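# The average vacancy of a uniform random matching in a linear hypergraph is asymptotic to $d^{-1/k}$

Throughout, $k\ge 3$ is fixed, logarithms are natural, and $C,c>0$ denote constants that depend only on $k$ and may change from line to line. "For $d$ large" means for all $d\ge d_k$.

## 1. A removal process in which every vertex has a clock of rate one

Let $H=(V,E)$ be a finite hypergraph on $n=|V|\ge 1$ vertices in which every edge has $k$ vertices, any two distinct edges share at most one vertex, and every vertex lies in exactly $d$ edges. For $W\subseteq V$ and $v\in V$ let $d_v(W)$ be the number of edges $f$ with $v\in f\subseteq W$. Put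
$$x:=d^{-1/k},\qquad T:=\tfrac1k\log d\quad(\text{so } e^{-T}=x),\qquad D(t):=d\,e^{-(k-1)t}\quad(0\le t\le T).$$
Note that $D(t)\ge D(T)=d\cdot d^{-(k-1)/k}=d^{1/k}\ge1$.

**Definition (rate-one process).** $(W_t)_{0\le t\le T}$ is the Markov jump process of vertex sets with $W_0=V$ and, at time $t$ in state $W$ (write $d_v=d_v(W)$), the following jumps.

* Each edge $f\subseteq W$ is *chosen*, meaning that its $k$ vertices are removed, at rate
$$r_f=\frac1{\max\big(D(t),\ \max_{u\in f}d_u\big)} .$$
* Each vertex $v\in W$ is *wasted*, meaning that it is removed alone, at rate $1-R_v$, where $R_v=\sum_{v\in f\subseteq W}r_f$.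

Since $r_f\le 1/d_v$ whenever $v\in f\subseteq W$, we have $0\le R_v\le1$, so the waste rates are legitimate. The chosen edges are pairwise disjoint. The feature that matters is this: a surviving vertex $v$ is removed by a chosen edge at total rate $R_v$ and by waste at rate $1-R_v$, so it is removed at total rate exactly $1$, whatever has happened so far. Hence $\mathbb P(v\in W_t)=e^{-t}$ exactly, for every vertex of every $H$.

*A small example.* Take $k=3$, $d=2$, nine vertices $(i,c)$ with $i\in\{0,1,2\}$, $c\in\mathbb Z_3$, and six edges $E_{a,b}=\{(0,a),(1,a+b),(2,a+2b)\}$ with $a\in\mathbb Z_3$, $b\in\{0,1\}$. Two edges with the same $b$ are disjoint. Edges $E_{a,0}$ and $E_{a',1}$ meet where $a=a'+i$, that is, in exactly one point. Here $D(t)=2e^{-2t}$ and $D(T)=2^{1/3}>1$. As long as nothing has been removed, every degree is $2\ge D(t)$, so $r_f=\frac12$, $R_v=1$, and there is no waste. Suppose $E_{0,0}$ is chosen first. All edges with $b=1$ meet $E_{0,0}$, so the edges that survive are $E_{1,0}$ and $E_{2,0}$, and all six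 surviving vertices have degree $1<D(t)$. Now $r_f=1/D(t)$ and $R_v=1/D(t)$, and each vertex is wasted at rate $1-1/D(t)>0$. In both cases the total removal rate of a vertex is $1$.

What is this for? We shall use the law of the process as a trial distribution from which to bound the *number* of matchings of $H$ from below, to a precision of $n\cdot o(d^{-1/k})$ in the logarithm. That precision lets us read off the proportion of vertices that a uniformly random matching leaves uncovered.

## 2. Vacancies and the statement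

**Definition.** A $k$-graph is a finite $k$-uniform hypergraph. It is *linear* if any two distinct edges share at most one vertex, and *$d$-regular* if every vertex lies in exactly $d$ edges. A *matching* is a set of pairwise disjoint edges, the empty set included. For a matching $M$, $V(M)$ is the set of vertices that it covers, and $U=V\setminus V(M)$ is its uncovered set. $Z=Z(H)$ is the number of matchings.

**Definition.** Let $M$ be uniformly random among all matchings of $H$. The *vacancy* of $v$ is $q_H(v)=\mathbb P(v\in U)$, and the *average vacancy* is $\overline q(H)=\frac1n\sum_vq_H(v)=\mathbb E|U|/n$. Finally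
$$U_k(d)=\sup\{\overline q(H): H\text{ a finite } d\text{-regular linear } k\text{-graph with } V\ne\emptyset\}.$$

The class is nonempty. For a prime $p\ge\max(d,k)$ take $V=\{0,\dots,k-1\}\times\mathbb Z_p$ and the edges $E_{a,b}=\{(i,a+ib):0\le i<k\}$ with $a\in\mathbb Z_p$, $b\in\{0,\dots,d-1\}$. Two points of $E_{a,b}$ with first coordinates $i\neq j$ determine $b$ (divide by $i-j$, which is nonzero modulo $p$ because $|i-j|<k\le p$) and then $a$. So two different edges share at most one point. The vertex $(i,c)$ lies in $E_{c-ib,\,b}$ for each of the $d$ values of $b$, and in no other edge.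

The problem, from Anish Gupta, "A rate for the average vacancy of uniformly random matchings in linear hypergraphs", arXiv:2609.26133 (2026), asks for the order of $U_k(d)$ as $d\to\infty$ with $k$ fixed. The bounds recorded there are $U_k(d)\ge\frac1{d+1}$, and $U_k(d)\le C_k\frac{\log\log d}{\log d}$ for $d$ large. The benchmark is $d^{-1/k}$, suggested by Kahn's pointwise prediction for vacancies, by the Kahn–Kim theorem for $k=2$, and by Lee's Conjecture 5.2. According to the problem, it was not even known whether $U_k(d)=O_k(1/\log d)$.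

**Theorem 1.** For $d$ large and every finite nonempty $d$-regular linear $k$-graph $H$,
$$\big|\,d^{1/k}\,\overline q(H)-1\,\big|\le C\,d^{-\frac1{2k(k-1)}}\log d .$$
Hence $U_k(d)=\big(1+O_k(d^{-1/(2k(k-1))}\log d)\big)d^{-1/k}$. In particular $U_k(d)=\Theta_k(d^{-1/k})$, and $U_k(d)=(1+o(1))d^{-1/k}$.

So the supremum in $U_k(d)$ hardly matters: every $H$ has the same average vacancy to first order. Sections 9 and 10 prove two strengthenings.

## 3. Small cases, and why independence would give $d^{-1/k}$

*Degree one.* If $d=1$, then $H$ consists of $n/k$ disjoint edges, the matchings are all subsets of $E$, and each edge is in $M$ with probability $\frac12$. So $\overline q(H)=\frac12$.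

*The bound $1/(d+1)$.* Fix $v$. Deleting the edge at $v$ maps matchings covering $v$ to matchings not covering $v$, and each image has at most $d$ preimages. So $1-q_H(v)\le d\,q_H(v)$, that is, $q_H(v)\ge\frac1{d+1}$.

*The nine-vertex example.* Edges with different $b$ always meet, so a matching is a subset of $\{E_{a,0}\}_a$ or of $\{E_{a,1}\}_a$. There are $8+8-1=15$ matchings. A vertex lies in one edge of each kind and is covered by $4+4=8$ of them, so $\overline q=\frac7{15}$.

*The heuristic.* For an edge $e$, the map $M\mapsto M\setminus\{e\}$ is a bijection from the matchings containing $e$ to the matchings with $e\subseteq U$. Hence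
$$\mathbb P(e\in M)=\mathbb P(e\subseteq U),\tag{1}$$
and summing over the edges at $v$ and then averaging over $v$,
$$1-q_H(v)=\sum_{e\ni v}\mathbb P(e\subseteq U),\qquad 1-\overline q(H)=\frac kn\,\mathbb E\,\#\{e: e\subseteq U\}.\tag{2}$$
If the $k$ vertices of an edge were uncovered independently, each with probability $q$, this would read $1-q=dq^k$, so $q\approx d^{-1/k}$.

*Where this stops.* To bound $\overline q$ from above by (2) one must know that a large uncovered set contains many edges. Structure alone does not give this. In the example of Section 2 the set of all points with $i\ge1$ has density $\frac{k-1}k$ and contains no edge, because every edge has a point with $i=0$. So (2) needs information on the joint law of $U$ inside an edge, and we have none. In the nine-vertex example $\mathbb P(e\subseteq U)=\frac4{15}$, while $(7/15)^3\approx0.10$: independence may fail badly for small $d$. We therefore leave local correlations alone and count globally: how many matchings have about $qn$ uncovered vertices?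

## 4. The facts used about entropy and jump processes

Entropy is $\mathsf H(X)=-\sum_a\mathbb P(X=a)\log\mathbb P(X=a)$, and $h(q)=-q\log q-(1-q)\log(1-q)$ is the entropy of a bit.

* Chain rule: $\mathsf H(X,Y)=\mathsf H(X)+\mathsf H(Y\mid X)$. If $U$ is a function of $M$, then $\mathsf H(M)=\mathsf H(U)+\mathsf H(M\mid U)$.
* $\mathsf H(X)\le\log|S|$ if $X$ takes values in $S$, with equality for the uniform law. Entropy is subadditive, and $h$ is concave.
* Gibbs' inequality: if $\xi\in\{0,1\}$ and $p\in(0,1)$ is a function of a random variable $Y$, then $\mathsf H(\xi\mid Y)\le\mathbb E[-\xi\log p-(1-\xi)\log(1-p)]$.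
* Relative entropy: if $p,\tilde p$ are probability densities with respect to the same measure $\mu$, $\tilde p>0$, then $\int p\log(p/\tilde p)\,d\mu\ge0$.

Now let $(W_t)$ be a jump process on a finite state space whose rates are bounded and continuous in $t$, with total rate $\Lambda(t,W)$.

* Dynkin's formula: for $G(t,W)$ continuously differentiable in $t$,
$$\frac{d}{dt}\mathbb E\,G(t,W_t)=\mathbb E\Big[\partial_tG(t,W_t)+\sum_{\text{jumps }W_t\to W'}\text{rate}\cdot\big(G(t,W')-G(t,W_t)\big)\Big].$$
* The expected number of jumps of a given kind up to time $T$ is $\mathbb E\int_0^T(\text{total rate of that kind})\,dt$.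
* Path density: after a jump at time $s$ into $W$, the next jump is of type $a$ at time $t$ with density $\text{rate}_a(t,W)\exp(-\int_s^t\Lambda(u,W)\,du)$. So a path with jumps of types $a_1,a_2,\dots$ at times $t_1<t_2<\cdots\le T$ has density $\prod_j\text{rate}_{a_j}(t_j)\cdot\exp(-\int_0^T\Lambda(t,W_t)\,dt)$, with rates evaluated just before the jumps.

## 5. Two estimates for $\log Z$ that meet only near $q=x$

Put
$$F_0:=\tfrac1k\big(\log d-(k-1)\big),\qquad \beta(y):=y(1-\log y)\ \ (y>0),\quad \beta(0):=0 .$$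

**Proposition A.** For $d$ large and every $d$-regular linear $k$-graph $H$ on $n\ge1$ vertices,
$$\log Z\ge n\big[F_0+x-C\,d^{-3/(2k)}(\log d)^2\big].$$

**Proposition B.** Let $M$ be a random matching of $H$ with *any* law, $U=V\setminus V(M)$, $q=\mathbb E|U|/n$. Let $c_k=\int_0^\infty\log(1+z^{-(k-1)})\,dz<\infty$.

(i) $\mathsf H(M)\le n\big[h(q)+(1-q)\big(F_0+\tfrac{c_k}kd^{-1/(k-1)}\big)\big]$.

(ii) If $q\le\frac1{4k}$, then $\mathsf H(M)\le n\big[F_0+x\,\beta(q/x)+C(q^2+d^{-1/(k-1)})\big]$.

The function $\beta$ has $\beta(1)=1$, $\beta'(y)=-\log y$ and $\beta''(y)=-1/y$, so it has a strict maximum $1$ at $y=1$. If $M$ is uniform, then $\mathsf H(M)=\log Z$, and comparing A with B(ii) gives $\beta(q/x)\ge1-o(1)$, which forces $q/x\to1$. Two remarks show what each part has to achieve.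

* The values $y=q/x$ are told apart only at order $x$: the right side of B(ii) changes by $x(1-\beta(y))$. So A must be correct up to $n\cdot o(x)$. Knowing $\frac1n\log Z=F_0+o(1)$ is far from enough.
* B(i) alone does not give the constant $1$. By (4) below, its main part is at most
$$F_0+q\log\tfrac1q+q-qF_0=F_0+x\,y\big(1+\tfrac{k-1}k-\log y\big),$$
whose maximum over $y$ is $F_0+x\,e^{(k-1)/k}>F_0+x$. Comparison with A therefore leaves a whole interval of $y$. It does confine $y$ between two positive constants, because $y(1+\frac{k-1}k-\log y)$ tends to $0$ as $y\to0$ and is negative for $y\ge e^2$. The missing factor $e^{-(k-1)y/k\,\cdots}$, or rather the missing term $-\frac{k-1}kxy$ in the exponent, is what B(ii) supplies.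

Two elementary inequalities will be used repeatedly. First, for $L\ge1$ and $0\le y\le L$,
$$1-\beta(y)\ge\frac{(y-1)^2}{2L}.\tag{3}$$
For $y>0$ this is Taylor's formula at $1$, since $\beta''(\xi)=-1/\xi\le-1/L$ for $\xi$ between $1$ and $y$; for $y=0$ it says $1\ge\frac1{2L}$. Second,
$$h(q)\le q\log\tfrac1q+q\qquad(0<q\le1),\tag{4}$$
because $-\log(1-q)\le\frac q{1-q}$ for $q<1$, and $h(1)=0$.

**Proof of Theorem 1 from Propositions A and B.**

**Step 1: a rough bound, to enter the range of B(ii).** Let $M$ be uniform, so $\mathsf H(M)=\log Z$ and $q=\overline q(H)$. Since $\frac3{2k}>\frac1k$ and $\frac1{k-1}>\frac1k$, for $d$ large the error terms of A and B(i) together are less than $x$. So A and B(i) give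
$$F_0<h(q)+(1-q)F_0,\qquad\text{i.e. } qF_0<h(q).$$
This excludes $q=0$. By (4), after division by $q$, $F_0<\log\frac1q+1$, hence
$$q<e^{1-F_0}=e^{1+(k-1)/k}\,d^{-1/k}\le e^2x .$$
In particular $q\le\frac1{4k}$ for $d$ large.

**Step 2: pinching.** Put $y=q/x\in(0,e^2]$. By A and B(ii), after division by $x$,
$$1-\beta(y)\le C\Big[d^{-\frac1{2k}}(\log d)^2+\frac{q^2}x+d^{\frac1k-\frac1{k-1}}\Big].$$
Here $q^2/x\le e^4x=e^4d^{-1/k}$ and $\frac1k-\frac1{k-1}=-\frac1{k(k-1)}$. Since $k\ge3$ we have $2k\le k(k-1)$, so all three terms are at most $C\,d^{-1/(k(k-1))}(\log d)^2$. By (3) with $L=e^2$,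
$$(y-1)^2\le 2e^2(1-\beta(y))\le C\,d^{-\frac1{k(k-1)}}(\log d)^2 .$$
Taking square roots gives the bound of Theorem 1. It is uniform in $H$, and the class in the supremum is nonempty, so the statement about $U_k(d)$ follows. $\blacksquare$

It remains to prove B (Sections 6 and 7) and A (Section 8).

## 6. Perfect matchings revealed in random order: Proposition B(i)

If $q=1$, then $M=\emptyset$ almost surely and (i) reads $0\le0$. Let $q<1$. Since $U$ is a function of $M$,
$$\mathsf H(M)=\mathsf H(U)+\mathsf H(M\mid U).$$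
Given $U=U_0$, $M$ is a random perfect matching of the sub-hypergraph on $W=V\setminus U_0$. Define
$$\Psi(D)=\int_0^1\log(1+Dz^{k-1})\,dz\qquad(D\ge0),$$
which is increasing and concave in $D$.

**Step 1: the size of $\Psi$.** For $D>0$,
$$\Psi(D)\le\log D-(k-1)+c_kD^{-1/(k-1)}.\tag{5}$$
Indeed $\log(1+Dz^{k-1})=\log D+(k-1)\log z+\log\big(1+\frac1{Dz^{k-1}}\big)$ and $\int_0^1\log z\,dz=-1$. Substituting $z=D^{-1/(k-1)}w$, the last term integrates to $D^{-1/(k-1)}\int_0^{D^{1/(k-1)}}\log(1+w^{-(k-1)})\,dw\le c_kD^{-1/(k-1)}$. The constant $c_k$ is finite: near $0$ the integrand is of logarithmic size, and at infinity it is at most $w^{-(k-1)}$ with $k-1\ge2$.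

**Step 2: bounding the entropy of the perfect matching.** We show that
$$\mathsf H(M\mid U=U_0)\le\frac1k\sum_{v\in W}\Psi(d_v(W)),\qquad W=V\setminus U_0.\tag{6}$$
Condition on $U=U_0$ throughout this step, and let $M(v)$ be the edge of $M$ at $v\in W$. Let $(s_v)_{v\in W}$ be i.i.d. uniform labels on $[0,1]$, independent of $M$; almost surely they are distinct. For fixed labels, reveal the edges $M(v)$ in decreasing order of label. By the chain rule,
$$\mathsf H(M\mid U=U_0)=\sum_{v\in W}\mathsf H\big(M(v)\mid M(u):s_u>s_v\big).$$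
Call $\{M(u):s_u>s_v\}$ the history at $v$, and let $\mathcal A_v$ be the event that $v$ has the largest label in $M(v)$.

* The history determines whether $\mathcal A_v$ holds: $\mathcal A_v$ fails exactly when some $u\in M(v)$ has $s_u>s_v$, that is, when some revealed edge contains $v$. In that case this edge is $M(v)$, so off $\mathcal A_v$ the history determines $M(v)$.
* On $\mathcal A_v$, the edge $M(v)$ belongs to the set $\mathcal N_v$ of edges $f$ with $v\in f\subseteq W$ such that no vertex of $f$ lies in a revealed edge $M(u)$, $s_u>s_v$. For on $\mathcal A_v$ every revealed edge differs from $M(v)$, hence is disjoint from it. The set $\mathcal N_v$ is determined by the history.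

So for fixed labels the $v$-term is at most $\mathbb E[\mathbf 1_{\mathcal A_v}\log|\mathcal N_v|]$, and this remains true after averaging over the labels. Now fix $M=m$ and $s_v=s$, with the other labels random. First, $\mathbb P(\mathcal A_v)=s^{k-1}$. Next take an edge $f\ne m(v)$ with $v\in f\subseteq W$, and look at the edges $m(w)$, $w\in f\setminus\{v\}$.

* They are distinct. If $m(w)=m(w')$ with $w\ne w'$, then this edge shares two vertices with $f$, so by linearity it equals $f$; but $f\ni v$ then gives $f=m(v)$, a contradiction.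
* They differ from $m(v)$. If $m(w)=m(v)$, then $f$ and $m(v)$ share $v$ and $w$, so $f=m(v)$, a contradiction.

Hence $m(v)$ and the $k-1$ edges $m(w)$ are pairwise disjoint. For $f\in\mathcal N_v$, none of the edges $m(w)$ may be revealed, so all $k(k-1)$ labels in them must be at most $s$. The event $\mathcal A_v$ only concerns labels in $m(v)$, so given $\mathcal A_v$ this has probability $s^{k(k-1)}$. Counting $m(v)$ itself as $1$,
$$\mathbb E\big[|\mathcal N_v|\,\big|\,\mathcal A_v\big]\le1+d_v(W)\,s^{k(k-1)} .$$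
By Jensen, $\mathbb E[\mathbf 1_{\mathcal A_v}\log|\mathcal N_v|]\le s^{k-1}\log\big(1+d_v(W)s^{k(k-1)}\big)$. The bound does not depend on $m$. Integrating over $s$ and substituting $z=s^k$, the $v$-term is at most
$$\int_0^1s^{k-1}\log\big(1+d_v(W)s^{k(k-1)}\big)\,ds=\frac1k\Psi(d_v(W)),$$
which proves (6).

**Step 3: conclusion of (i).** Since $d_v(W)\le d$ and $\mathbb E|V\setminus U|=n(1-q)$, (6) and (5) give $\mathsf H(M\mid U)\le\frac{n(1-q)}k\Psi(d)\le n(1-q)\big(F_0+\frac{c_k}kd^{-1/(k-1)}\big)$. By subadditivity and concavity, $\mathsf H(U)\le\sum_vh(\mathbb P(v\in U))\le n\,h(q)$. Add the two. $\blacksquare$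

## 7. Clustering of the uncovered set cancels: Proposition B(ii)

In Section 6 we wasted something by using $d_v(W)\le d$. If uncovered vertices rarely share an edge, then passing from $V$ to $W=V\setminus U$ destroys about a proportion $(k-1)q$ of the edges at $v$, and $\log d$ should become $\log d-(k-1)q$. That is exactly the missing term $-\frac{k-1}kq$. But an arbitrary law may have uncovered vertices clustered on the same edges, and then fewer edges are destroyed. The key point is that clustering costs entropy of $U$ at precisely the same rate, so the two effects cancel.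

**Definition.** For an edge $f$ let $j_f=|f\cap U|$, and let
$$S=\mathbb E\sum_f(j_f-1)^+,\qquad\sigma=\frac S{nd}.$$

*Example.* In the nine-vertex example let $M=\{E_{0,0}\}$, so $|U|=6$. Then $j_f=0$ for $E_{0,0}$, $j_f=3$ for $E_{1,0},E_{2,0}$, and $j_f=2$ for the three edges with $b=1$. So $\sum_fj_f=12=d|U|$ and $\sum_f(j_f-1)^+=2+2+3=7$. The number of edges missing $U$ is $6-12+7=1$, in agreement with the identity used next.

Now let $q\le\frac1{4k}$.

**Step 1: how much $\mathsf H(M\mid U)$ gains from clustering.** For every integer $j\ge0$, $\mathbf 1_{j=0}=1-j+(j-1)^+$. There are $nd/k$ edges, and $\sum_fj_f=d|U|$, so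
$$\sum_{v\notin U}d_v(V\setminus U)=k\,\#\{f:j_f=0\}=k\sum_f\big(1-j_f+(j_f-1)^+\big)$$
has expectation $nd-kdqn+kS=nd(1-kq+k\sigma)$. By (6) and the concavity of $\Psi$ (Jensen for the measure of total mass $n(1-q)$ that sums over $v\notin U$ and averages over $U$),
$$\mathsf H(M\mid U)\le\frac{n(1-q)}k\Psi(\bar d),\qquad\bar d=d\,\frac{1-kq+k\sigma}{1-q}\ge d(1-kq)\ge\frac d2 .$$
Since $\log(1+z)\le z$ and $-\log(1-q)\le q+q^2$ for $0\le q\le\frac12$, we have $\log\bar d\le\log d-kq+k\sigma+q+q^2$. Also $c_k\bar d^{-1/(k-1)}\le2c_kd^{-1/(k-1)}$. So (5) gives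
$$\tfrac1n\mathsf H(M\mid U)\le\tfrac{1-q}k\big[\log d-(k-1)-(k-1)q+k\sigma+q^2+2c_kd^{-1/(k-1)}\big].$$
The first two terms in the bracket contribute $(1-q)F_0$. The third contributes $-\frac{k-1}kq+\frac{k-1}kq^2$, and the others at most $\sigma+\frac{q^2}k+2c_kd^{-1/(k-1)}$. Hence
$$\tfrac1n\mathsf H(M\mid U)\le(1-q)F_0-\tfrac{k-1}kq+\sigma+2q^2+2c_kd^{-1/(k-1)} .$$
Since $(1-q)F_0=F_0-\frac qk\log d+\frac{k-1}kq$, this is
$$\tfrac1n\mathsf H(M\mid U)\le F_0-\tfrac qk\log d+\sigma+2q^2+2c_kd^{-1/(k-1)} .\tag{7}$$

**Step 2: how much $\mathsf H(U)$ loses from clustering.** We show that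
$$\mathsf H(U)\le n\big[q\log\tfrac1q+q+(2k+8)q^2\big]-\frac Sd,\tag{8}$$
where $q\log\frac1q$ means $0$ if $q=0$. If $q=0$, then $U=\emptyset$ almost surely and both sides are $0$. Let $q>0$. We reveal $U$ vertex by vertex and predict each bit, raising the predicted probability when many edges at the vertex have already met $U$. Order $V=\{v_1,\dots,v_n\}$ arbitrarily and put
$$\alpha_i=\tfrac1d\,\#\{f\ni v_i:\ f\cap U\cap\{v_1,\dots,v_{i-1}\}\ne\emptyset\}\in[0,1],\qquad p_i=q\big(1+(e-1)\alpha_i\big).$$
Both are functions of $U\cap\{v_1,\dots,v_{i-1}\}$, and $0<p_i\le eq\le\frac e{12}\le\frac12$. By the chain rule and Gibbs' inequality,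
$$\mathsf H(U)\le\mathbb E\sum_i\big[-\mathbf 1_{v_i\in U}\log p_i-\mathbf 1_{v_i\notin U}\log(1-p_i)\big].$$

*The first sum.* The function $\log(1+(e-1)\alpha)$ is concave and equals $0$ at $0$ and $1$ at $1$, so it is at least $\alpha$ on $[0,1]$. Thus $-\log p_i\le\log\frac1q-\alpha_i$. Moreover
$$\sum_i\mathbf 1_{v_i\in U}\,\alpha_i=\frac1d\sum_f(j_f-1)^+,$$
because in each edge $f$ every vertex of $f\cap U$ except the first one contributes $\frac1d$. So the first sum has expectation at most $nq\log\frac1q-\frac Sd$.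

*The second sum.* For $0\le p\le\frac12$, $-\log(1-p)\le p+p^2$. Hence the second sum is at most $\sum_ip_i+\sum_ip_i^2$. Each pair counted in $\sum_id\alpha_i$ is a vertex in an edge with $j_f\ge1$, so
$$\sum_i\alpha_i\le\frac kd\sum_f\mathbf 1_{j_f\ge1}\le\frac kd\sum_fj_f=k|U| ,$$
and therefore $\mathbb E\sum_ip_i\le nq+(e-1)k\,nq^2$. Also $\sum_ip_i^2\le n\,e^2q^2$. Since $(e-1)k+e^2\le2k+8$, (8) follows.

**Step 3: adding.** In the sum of (7) and $\frac1n$ times (8), $\sigma$ and $-\frac S{nd}$ cancel. By $\log x=-\frac1k\log d$,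
$$q\log\tfrac1q+q-\tfrac qk\log d=q-q\log\tfrac qx=x\,\beta(q/x),$$
and what remains is $O(q^2+d^{-1/(k-1)})$. This is (ii). $\blacksquare$

## 8. Counting matchings from below with the rate-one process: Proposition A

We return to the process of Section 1. Why not simply choose each surviving edge at rate $1/D(t)$, with no waste? Then $v$ would be removed at rate $d_v/D$, and an edge $e\ni v$ would be destroyed without removing $v$ at rate $\sum_{u\in e\setminus\{v\}}(d_u-1)/D$. The drift of the degree of $v$ would involve the degrees of its neighbors, whose drifts involve their neighbors, and so on: the equations for a single degree do not close, and $\mathbb P(v\in W_t)$ is not known exactly. With the rates of Section 1 every neighbor has removal rate exactly $1$ and the equations close. The price is the wasted vertices, and we must show that they are few.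

Let $M$ be the set of chosen edges by time $T$, with times $t_e$; let $B$ be the set of wasted vertices, with times $\tau_v$; and let $\Omega=\mathbb E|B|$. Then $M$ is a matching and $B\subseteq V\setminus V(M)$. The rates are bounded and continuous in $t$, and the state space is finite. Dynkin's formula for $G=\mathbf 1_{v\in W}$ gives $\frac d{dt}\mathbb P(v\in W_t)=-\mathbb P(v\in W_t)$, so $\mathbb P(v\in W_t)=e^{-t}$, and the removal time of each vertex has density $e^{-t}$ on $[0,T]$.

**Step 1: degrees stay close to $D(t)$.** Let $X_v=d_v(W_t)/D(t)$, so $X_v=1$ at $t=0$. We show that for all $t\in[0,T]$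
$$e^t\,\mathbb E[\mathbf 1_{v\in W_t}X_v]\le2,\qquad\varphi(t):=e^t\,\mathbb E[\mathbf 1_{v\in W_t}(X_v-1)^2]\le\frac{2(k+2)}{D(t)}.\tag{9}$$

*Jumps of the degree.* Fix $v$ and a state $W\ni v$. A jump that does not remove $v$ decreases $d_v$ by some $J\ge0$. If an edge $f\not\ni v$ is chosen, then by linearity each vertex of $f$ lies in at most one edge through $v$, so $J\le k$; if a vertex is wasted, then $J\le1$. To compute the drift, take an edge $e$ with $v\in e\subseteq W$. For $u\in e\setminus\{v\}$, the jumps that remove $u$ have total rate $1$. Among them only the choice of $e$ also removes $v$, since $e$ is the only edge containing $u$ and $v$. So the jumps removing $u$ but not $v$ have total rate $1-r_e$. For different $u,u'\in e\setminus\{v\}$ these jumps are different, because a jump removing $u$ and $u'$ is the choice of an edge sharing two vertices with $e$, hence of $e$ itself. So $e$ is destroyed without removal of $v$ at rate $(k-1)(1-r_e)$. Summing over the edges $e$ at $v$, and using $J^2\le kJ$,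
$$\sum\text{rate}\cdot J=(k-1)(d_v-R_v),\qquad\sum\text{rate}\cdot J^2\le k(k-1)d_v,$$
the sums being over jumps that do not remove $v$. For fixed $W$, $\partial_tX_v=(k-1)X_v$ because $D'=-(k-1)D$. Finally, $v$ itself is removed at rate $1$.

*First moment.* Dynkin's formula for $\mathbf 1_{v\in W}X_v$ gives
$$\frac d{dt}\mathbb E[\mathbf 1_{v\in W_t}X_v]=\mathbb E\Big[\mathbf 1_{v\in W_t}\Big((k-1)X_v-(k-1)\big(X_v-\tfrac{R_v}D\big)-X_v\Big)\Big].$$
Hence, by $R_v\le1$ and $\mathbb P(v\in W_t)=e^{-t}$,
$$\frac d{dt}\Big(e^t\,\mathbb E[\mathbf 1_{v\in W_t}X_v]\Big)=e^t\,\mathbb E\Big[\mathbf 1_{v\in W_t}\tfrac{(k-1)R_v}D\Big]\le\frac{k-1}{D(t)} .$$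
Since
$$\int_0^t\frac{k-1}{D(s)}\,ds=\frac{e^{(k-1)t}-1}d\le\frac1{D(t)}\le1$$
and the initial value is $1$, the first part of (9) follows.

*Second moment.* For $\mathbf 1_{v\in W}(X_v-1)^2$, the time derivative contributes $2(k-1)X_v(X_v-1)$. A jump of size $J$ changes the square by $-2(X_v-1)\frac JD+\frac{J^2}{D^2}$. The removal of $v$ contributes $-(X_v-1)^2$, which the factor $e^t$ compensates. Since
$$2(k-1)X_v(X_v-1)-2(k-1)(X_v-1)\big(X_v-\tfrac{R_v}D\big)=2(k-1)(X_v-1)\tfrac{R_v}D,$$
Dynkin's formula gives
$$\varphi'(t)\le e^t\,\mathbb E\Big[\mathbf 1_{v\in W_t}\Big(\tfrac{2(k-1)(X_v-1)R_v}D+\tfrac{k(k-1)X_v}D\Big)\Big].$$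
Now $(X_v-1)R_v\le X_v$, because $0\le R_v\le1$. By the first part of (9), $\varphi'\le\frac{2(k-1)(k+2)}{D(t)}$. As $\varphi(0)=0$, integration gives $\varphi(t)\le\frac{2(k+2)}{D(t)}$.

**Step 2: few vertices are wasted.** We show that
$$\Omega\le C\,n\,T\,d^{-\frac3{2k}} .\tag{10}$$
Write $r_f=c_f/D$. For $f\subseteq W$ all $d_u$, $u\in f$, are at least $1$, and
$$1-c_f=\max_{u\in f}\Big(1-\frac D{d_u}\Big)^+\le\sum_{u\in f}\Big(1-\frac D{d_u}\Big)^+ .$$
Since $\sum_{v\in W}X_v=\frac kD\#\{f\subseteq W\}$ and $\sum_{v\in W}R_v=\frac kD\sum_{f\subseteq W}c_f$,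
$$\sum_{v\in W}(1-R_v)=\sum_{v\in W}(1-X_v)+\frac kD\sum_{f\subseteq W}(1-c_f).$$
Interchanging sums,
$$\frac kD\sum_{f\subseteq W}(1-c_f)\le\frac kD\sum_{u\in W,\,d_u\ge1}d_u\Big(1-\frac D{d_u}\Big)^+=k\sum_{u\in W}(X_u-1)^+ .$$
The quantity $(1-X)+k(X-1)^+$ is $(k-1)(X-1)$ if $X\ge1$ and $1-X$ if $X<1$, so in all cases at most $(k-1)|X-1|$. Hence
$$\sum_{v\in W}(1-R_v)\le(k-1)\sum_{v\in W}|X_v-1| .$$
By Cauchy–Schwarz, $\mathbb E[\mathbf 1_{v\in W_t}|X_v-1|]\le\sqrt{e^{-t}}\sqrt{e^{-t}\varphi(t)}=e^{-t}\sqrt{\varphi(t)}$. With (9) and $D(t)^{-1/2}=d^{-1/2}e^{(k-1)t/2}$,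
$$\Omega=\int_0^T\mathbb E\sum_{v\in W_t}(1-R_v)\,dt\le C\,n\,d^{-1/2}\int_0^Te^{(k-3)t/2}\,dt\le C\,n\,d^{-1/2}\,T\,e^{(k-3)T/2}.$$
Since $k\ge 3$, the integrand is at most its value at $T$. As $e^T=d^{1/k}$ and $-\frac12+\frac{k-3}{2k}=-\frac3{2k}$, (10) follows. So $\Omega\log d=n\cdot o(x)$, which is what we can afford: each wasted vertex will cost $O(\log d)$.

**Step 3: comparing the path law with a simple density.** The trajectory is encoded by $\omega=(M,(t_e)_{e\in M},B,(\tau_v)_{v\in B})$. The reference measure $\mu$ is, for each matching $M$ and each $B\subseteq V\setminus V(M)$, Lebesgue measure on $[0,T]^M\times[0,T]^B$; it is finite. Each type of jump (choose $e$, waste $v$) occurs at most once, and if the times are distinct they determine the order of the jumps. Every such order is admissible, because the edges of $M$ and the vertices of $B$ are pairwise disjoint. So by the path-density formula the law $P$ of $\omega$ has density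
$$p(\omega)=\prod_{e\in M}r_e(t_e)\prod_{v\in B}(1-R_v)(\tau_v)\,\exp\Big(-\int_0^T\Lambda(t,W_t)\,dt\Big),$$
with rates evaluated just before the jumps. Let $d\ge2^k$, so $x\le\frac12$. Put $\theta(t)=\frac{e^{-t}}{1-x}$, a probability density on $[0,T]$, and
$$Q(\omega)=\prod_{e\in M}\theta(t_e)\prod_{v\in B}\tfrac1d\theta(\tau_v)\cdot\big(1-\tfrac1d\big)^{|V\setminus V(M)|-|B|}.$$
For each fixed $M$, integrating over all times and summing over $B$ gives $\big(\frac1d+1-\frac1d\big)^{|V\setminus V(M)|}=1$. There are $Z$ matchings, so $Z^{-1}Q$ is a probability density. It is positive, and $\log Q$ is bounded. The rates are at most $1$, so $p\le1$ and $p\log p$ is bounded; everything below is finite. Nonnegativity of relative entropy gives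
$$\log Z\ge\mathbb E_P[\log Q-\log p].$$

Now bound the terms of $\log Q-\log p$ from below.

* Since $r_e\le1/D(t_e)$, $-\log r_e\ge\log D(t_e)=\log d-(k-1)t_e$.
* $-\log(1-R_v)\ge0$.
* $\mathbb E\int_0^T\Lambda\,dt$ is the expected number of jumps, $\mathbb E[|M|+|B|]\ge\mathbb E|M|$.
* $\log\theta(t)=-t+\log\frac1{1-x}$. For a wasted vertex, $\log\big(\frac1d\theta(\tau_v)\big)\ge-\log d-T$.
* $(|V\setminus V(M)|-|B|)\log(1-\frac1d)\ge n\log(1-\frac1d)\ge-\frac{2n}d$.

An edge $e\in M$ thus collects $-t_e+\log\frac1{1-x}$ from $\theta$, $\log d-(k-1)t_e$ from $r_e$, and $1$ from $\Lambda$. With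
$$g(t)=\log d+1-kt+\log\tfrac1{1-x},$$
we obtain
$$\log Z\ge\mathbb E\sum_{e\in M}g(t_e)-\Omega(\log d+T)-\frac{2n}d .\tag{11}$$

**Step 4: the rate-one property evaluates the main term.** A chosen edge removes $k$ vertices at time $t_e$, a wasted vertex is removed alone, and each vertex has removal density $e^{-t}$ on $[0,T]$. So
$$\mathbb E\Big[k\sum_{e\in M}g(t_e)+\sum_{v\in B}g(\tau_v)\Big]=n\int_0^Te^{-t}g(t)\,dt .$$
As $x\le\frac12$, $g\le\log d+2$, hence $\mathbb E\sum_{e\in M}g(t_e)\ge\frac nk\int_0^Te^{-t}g\,dt-\frac1k(\log d+2)\Omega$. The total coefficient of $\Omega$ is at most $\log d+\frac{2}k\log d+\frac2k\le3\log d$, so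
$$\log Z\ge\frac nk\int_0^Te^{-t}g(t)\,dt-3\,\Omega\log d-\frac{2n}d .\tag{12}$$
Now $\int_0^Te^{-t}dt=1-x$ and $\int_0^Tte^{-t}dt=1-x-xT$. Therefore
$$\frac1k\int_0^Te^{-t}g\,dt=(1-x)\frac{\log d+1-k}k+xT+\frac{1-x}k\log\frac1{1-x}=(1-x)F_0+xT+\frac{1-x}k\log\frac1{1-x}.$$
Since $xT=\frac xk\log d$, we have $-xF_0+xT=\frac{k-1}kx$; and $\log\frac1{1-x}\ge x$. So
$$\frac1k\int_0^Te^{-t}g\,dt\ge F_0+\frac{k-1}kx+\frac{x(1-x)}k=F_0+x-\frac{x^2}k .\tag{13}$$

**Step 5: conclusion.** Insert (13) and (10) into (12). The error $3\,\Omega\log d$ is at most $Cn\,d^{-3/(2k)}(\log d)^2$, and $x^2=d^{-2/k}$ and $\frac2d$ are both $O(d^{-3/(2k)})$. This is Proposition A, and the proof of Theorem 1 is complete. $\blacksquare$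

## 9. The partition function and the deviations of $|U|$

Proposition B holds for any law of $M$, so it also bounds the number of matchings with a prescribed number of uncovered vertices.

**Theorem 2.** For $d$ large and every $d$-regular linear $k$-graph $H$ on $n\ge1$ vertices:

(a) $\log Z=n\Big[\frac{\log d-(k-1)}k+d^{-1/k}+O_k\big(d^{-1/(k-1)}(\log d)^2\big)\Big]$.

(b) If $M$ is a uniform matching and $U$ its uncovered set, then for $C\,d^{-\frac1{2k(k-1)}}\log d\le\varepsilon\le1$,
$$\mathbb P\Big(\Big|\frac{|U|}{n\,d^{-1/k}}-1\Big|\ge\varepsilon\Big)\le\exp\Big(-\frac{\varepsilon^2}{8e^3}\,n\,d^{-1/k}\Big).$$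

**Proof of (a).** The lower bound is A, since $\frac3{2k}\ge\frac1{k-1}$ for $k\ge3$. For the upper bound, the uniform matching has $q\le e^2x$ by Step 1 of the proof of Theorem 1, so B(ii) applies. Use $\beta\le1$ and $q^2\le e^4d^{-2/k}\le e^4d^{-1/(k-1)}$.

**Proof of (b).**

**Step 1: the probability of a single value of $|U|$.** Let $\mathcal M_u$ be the set of matchings with $|U|=u$, assumed nonempty, and put $q=u/n$, $y=q/x$. The uniform law on $\mathcal M_u$ has entropy $\log|\mathcal M_u|$ and expected uncovered fraction $q$, and $\mathbb P(|U|=u)=|\mathcal M_u|/Z$. So B for this law, minus A, bounds $\log\mathbb P(|U|=u)$. Put $\eta=d^{-1/(k(k-1))}(\log d)^2$, so that $x\eta=d^{-1/(k-1)}(\log d)^2$.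

*Case $y\le e^3$.* For $d$ large, $q\le e^3x\le\frac1{4k}$ and B(ii) applies. The errors $q^2\le e^6d^{-2/k}$, $d^{-1/(k-1)}$ and $d^{-3/(2k)}(\log d)^2$ are all $O(x\eta)$. With (3) for $L=e^3$, for some constant $C_1$ depending only on $k$,
$$\tfrac1n\log\mathbb P(|U|=u)\le-x(1-\beta(y))+C_1x\eta\le-x\Big(\frac{(y-1)^2}{2e^3}-C_1\eta\Big).$$
If $|y-1|\ge\varepsilon$ and $\varepsilon^2\ge4e^3C_1\eta$, this is at most $-\frac{x\varepsilon^2}{4e^3}$.

*Case $y>e^3$.* Use B(i), which also covers $q=1$. For $d$ large its error and that of A are together less than $x$, so by (4) and $\log\frac1q=\frac1k\log d-\log y$,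
$$\tfrac1n\log\mathbb P(|U|=u)\le q\log\tfrac1q+q-qF_0=q\Big(1+\frac{k-1}k-\log y\Big)\le-q\le-x\le-\frac{x\varepsilon^2}{4e^3},$$
the last step because $\varepsilon\le1$.

**Step 2: summing over $u$.** There are at most $n+1$ values of $u$, so the probability in (b) is at most $(n+1)\exp(-nx\varepsilon^2/(4e^3))$. It remains to see that $\log(n+1)\le nx\varepsilon^2/(8e^3)$. By linearity the $d$ edges at a vertex have disjoint remainders, so $n\ge1+(k-1)d\ge d$. The lower limit for $\varepsilon$, with its constant taken large enough that $\varepsilon^2\ge4e^3C_1\eta$, gives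
$$nx\varepsilon^2\ge c\,n\,d^{-\frac1k-\frac1{k(k-1)}}=c\,n\,d^{-\frac1{k-1}}\ge c\,n^{1-\frac1{k-1}}\ge c\,n^{1/2},$$
using $d\le n$ and $k\ge3$. Since $n\ge d$, for $d$ large this exceeds $8e^3\log(n+1)$. $\blacksquare$

## 10. Matchings weighted by $\lambda^{|M|}$

**Theorem 3.** Let $\delta\in(0,1)$ be small enough that the range below is nonempty, and let $d^{-1+\delta}\le\lambda\le d^{\frac1{k-1}-\delta}$. Choose a matching $M$ with probability proportional to $\lambda^{|M|}$, and let $\overline q_\lambda(H)$ be the average vacancy. Then, for $d\ge d_0(k,\delta)$ and uniformly over all $d$-regular linear $k$-graphs $H$ and such $\lambda$,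
$$\overline q_\lambda(H)=(1+O_{k,\delta}(d^{-c}))(\lambda d)^{-1/k}$$
for some $c=c(k,\delta)>0$.

**Proof.** In this section redefine
$$\Delta=\lambda d,\quad x=\Delta^{-1/k},\quad F_\lambda=\tfrac1k(\log\Delta-(k-1)),\quad D_*=d\,x^{k-1}=d^{1/k}\lambda^{-(k-1)/k},$$
and let $Z_\lambda=\sum_M\lambda^{|M|}$. From $\Delta\ge d^\delta$ we get $x\le d^{-\delta/k}$, and from $\lambda\le d^{\frac1{k-1}-\delta}$ we get $D_*\ge d^{\delta(k-1)/k}$. So $x$ and $1/D_*$ are polynomially small in $d$.

**Step 1: the lower bound for $Z_\lambda$.** Run the process of Section 1 with the same rates, but up to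
$$T=\log\tfrac1x=\tfrac1k\log\Delta .$$
Since $\Delta\le d^{k/(k-1)}$, $T\le\log d$. Now $D(t)\ge D(T)=d\,e^{-(k-1)T}=D_*\ge1$ on $[0,T]$. Step 1 of Section 8 used only $D(t)\ge1$, so (9) holds, and the estimate of Step 2 there gives
$$\Omega\le C\,n\,d^{-1/2}\,T\,e^{(k-3)T/2}=C\,n\,T\,d^{-1/2}x^{-(k-3)/2}=C\,n\,T\,x\,D_*^{-1/2},$$
because $D_*^{-1/2}=d^{-1/2}x^{-(k-1)/2}$. In Step 3 of Section 8 define $\theta$ and $Q$ by the same formulas with the new $x$ and $T$ (still $\int_0^Te^{-t}dt=1-x$), and use the probability density $\lambda^{|M|}Q/Z_\lambda$. This gives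
$$\log Z_\lambda\ge\mathbb E_P\big[|M|\log\lambda+\log Q-\log p\big].$$
Each $e\in M$ now collects an extra $\log\lambda$, so $g$ is replaced by $g(t)=\log\Delta+1-kt+\log\frac1{1-x}$. For $d\ge d_0(k,\delta)$ we have $x\le\frac12$ and $g\le\log\Delta+2\le C\log d$, so the coefficient of $\Omega$, at most $\log d+T+\frac1k(\log\Delta+2)$, is again at most $C\log d$. Since $xT=\frac xk\log\Delta$, the computation of (13) goes through with $F_\lambda$ in place of $F_0$, and
$$\log Z_\lambda\ge n\Big[F_\lambda+x-\frac{x^2}k-C\,x\,D_*^{-1/2}(\log d)^2-\frac2d\Big].$$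
Here $\frac2d\le\frac{2x}{D_*}$, because $D_*=dx^{k-1}\le dx$.

**Step 2: the upper bound for $Z_\lambda$.** Let $M$ have the law proportional to $\lambda^{|M|}$ and $q=\overline q_\lambda(H)$. Since $\log\mathbb P(M=m)=|m|\log\lambda-\log Z_\lambda$ and $\mathbb E|M|=\frac{n(1-q)}k$,
$$\log Z_\lambda=\mathsf H(M)+\frac{n(1-q)}k\log\lambda .$$
Because $F_0+\frac1k\log\lambda=F_\lambda$, B(i) gives
$$\log Z_\lambda\le n\Big[h(q)+(1-q)\Big(F_\lambda+\frac{c_k}kd^{-1/(k-1)}\Big)\Big].$$
If $q\le\frac1{4k}$, use B(ii). Its main term is $F_0+q-q\log q-\frac qk\log d$, and adding $\frac{1-q}k\log\lambda$ turns it into $F_\lambda+q-q\log q-\frac qk\log\Delta=F_\lambda+x\,\beta(q/x)$ with the new $x$. So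
$$\log Z_\lambda\le n\big[F_\lambda+x\,\beta(q/x)+C(q^2+d^{-1/(k-1)})\big].$$
Moreover $d^{-1/(k-1)}=x\,D_*^{-1/(k-1)}$.

**Step 3: pinching.** For $d\ge d_0(k,\delta)$ the errors $\frac{x^2}k$, $CxD_*^{-1/2}(\log d)^2$, $\frac{2x}{D_*}$ and $\frac{c_k}kxD_*^{-1/(k-1)}$ are together less than $x$. So Step 1 and the first bound of Step 2 give $qF_\lambda<h(q)$, hence $q>0$ and, by (4), $q<e^{1-F_\lambda}=e^{1+(k-1)/k}x\le e^2x$. In particular $q\le\frac1{4k}$. The second bound of Step 2 and (3) with $L=e^2$ then give
$$\Big(\frac qx-1\Big)^2\le C\Big[D_*^{-1/2}(\log d)^2+x+D_*^{-1/(k-1)}\Big]\le C\,d^{-2c}$$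
for some $c=c(k,\delta)>0$; here $q^2/x\le e^4x$, and the term $\frac2{D_*}$ is at most $2D_*^{-1/(k-1)}$. Taking square roots proves the theorem. $\blacksquare$
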